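# Clique-factors in a dense hypergraph after adding random edges

## 1. The exponent that counting cliques suggests

Start with a $k$-uniform hypergraph $H$ on $n$ vertices that is dense in a robust way, and add each $k$-set as an extra edge at random with probability $p$. How large must $p$ be before the vertex set splits into disjoint complete subhypergraphs on $t+1$ vertices?

Here is the answer one would first guess. A factor needs $n/(t+1)$ cliques. Write $M=\binom{t+1}{k}$ for the number of edges of a clique. The random edges alone create about $n^{t+1}p^{M}$ cliques, and this reaches order $n$ when $p$ is of order $n^{-t/M}$. So the guess is: $p=Cn^{-t/M}$ is enough, where the constant $C$ depends only on how dense $H$ is. This is a conjecture in Yulin Chang, Jie Han, Patrick Morris, Lin Sun, "Clique-factors in randomly perturbed hypergraphs", arXiv:2610.41340 (2026), under the hypothesis that $H$ has linear minimum codegree. We shall prove that the guess is correct, and that for $t\ge k$ much less than a codegree condition is needed.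

**Definition (the objects).** A $k$-graph $H$ has a vertex set $V(H)$ and an edge set $E(H)$ of $k$-element subsets of $V(H)$. We write $v(H)$ and $e(H)$ for the numbers of vertices and edges. The degree of a $(k-1)$-set $S$ is the number of edges containing $S$, and the minimum codegree $\delta_{k-1}(H)$ is the smallest such degree. $K_{t+1}^{(k)}$ is the complete $k$-graph on $t+1$ vertices. An $F$-factor of $H$ is a collection of vertex-disjoint copies of $F$ in $H$ that together cover $V(H)$. $H^{(k)}(n,p)$ is the binomial random $k$-graph on $V(H)$: each $k$-set is an edge independently with probability $p$. A.a.s. means with probability tending to $1$ as $n\to\infty$.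

For $k=2$ the minimum codegree is the minimum degree. When $t=k-1$, a clique $K_k^{(k)}$ is a single edge and a factor is a perfect matching. The running example of a $k$-graph with large codegree is this one: for a set $A$ of vertices, let $H_A$ consist of all $k$-sets that meet $A$. A $(k-1)$-set that misses $A$ has degree $|A|$, and one that meets $A$ has degree $n-k+1$. So with $|A|=\lceil\alpha n\rceil$, $\alpha<1$ and $n$ large, $\delta_{k-1}(H_A)\ge\alpha n$.

Conventions: $k\ge2$ throughout, $\log$ is natural, and "$n$ large" depends only on the fixed parameters, never on $H$. All a.a.s. statements are uniform in $H$. Having a factor is preserved when edges are added, so to treat all $p\ge Cn^{-\theta}$ it suffices to find a factor with edge probability $Cn^{-\theta}$ or smaller.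

Now we test the guess.

*No $H$ at all, $k=2$, $t=1$, $p=C/n$.* A vertex is isolated in the random graph with probability $(1-C/n)^{n-1}\to \exp(-C)$, so the expected number of isolated vertices is about $\exp(-C)n$, a positive proportion. Section 9 shows that this number is concentrated, for all $k$ and $t$, so the random edges alone do not suffice at the guessed $p$. The job of $H$ is to rescue a small but linear number of vertices.

*$H=H_A$ with $|A|=\lceil \alpha n\rceil$, $0<\alpha<1$, $k=2$, $t=1$, $n$ even.* Let $G$ be the random graph with $p=C/n$. A fixed set of $s=\lceil\alpha n\rceil$ vertices has no edge of $G$ with probability $(1-p)^{\binom s2}\le\exp(-\frac Cn\cdot\frac{s^2}{4})\le\exp(-C\alpha^2n/4)$. With $C=4\alpha^{-2}$ this is at most $\exp(-n)$, and there are at most $2^n$ sets; so a.a.s. every set of at least $\alpha n$ vertices contains an edge of $G$. Choose disjoint edges of $G$ inside $V\setminus A$ greedily until fewer than $\alpha n$ vertices of $V\setminus A$ are left. Match these arbitrarily into $A$, using edges of $H_A$. What remains is a subset of $A$ of even size, and it spans a complete graph in $H_A$.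 The guess holds here. Section 4 repeats this for all $k,t$.

*Could $p$ be smaller?* In the same $H_A$ with $\alpha<1/2$, at most $|A|$ matching edges meet $A$, so at least $n/2-|A|=\Omega(n)$ edges of a perfect matching come from $G$. If $p=o(1/n)$ then $G$ has only $o(n)$ edges in expectation. So the order $1/n$ is needed.

*An $H$ that contains no clique: $k=2$, $t=2$, $H$ complete bipartite with parts of size $n/2$, $p=Cn^{-2/3}$.* Here $H$ has no triangle, so every triangle must use a random edge. Fix a vertex $u$. The expected number of triangles at $u$ in the random graph is about $\frac{n^2}{2}p^3=C^3/2$, a constant. But the expected number of triples $u,x,y$ with $xy\in E(H)$ and with $ux,uy$ both random edges is $\frac n2\left(\frac n2-1\right)p^2\sim\frac{C^2}{4}n^{2/3}$. Borrowing one single edge from $H$, away from $u$, turns a constant into a power of $n$. The whole proof for $t\ge k$ exploits this gain.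

## 2. The theorems, and the density that governs them

**Definition (the parameter $m$).** For a $k$-graph $F$ with at least one edge put
$$m(F)=\max\Big\{\frac{e(J)}{v(J)-1}: J\subseteq F,\ e(J)\ge 1\Big\},$$
and put $m(F)=0$ if $F$ has no edge. $F-e_0$ denotes $F$ with the edge $e_0$ deleted and all vertices kept.

Examples. A single edge has $m=1/(k-1)$. The triangle has $m(K_3)=3/2$, and deleting an edge leaves a path with two edges, for which $m=1$. For $K_4^{(3)}$ we get $m=4/3$; after deletion of an edge there are subgraphs with $1,2,3$ edges on $3,4,4$ vertices, with ratios $\frac12,\frac23,1$, so $m$ drops to $1$. If $F$ consists of two disjoint triangles, then $m(F)=3/2$ (both triangles together give only $6/5$), and no single deletion lowers $m$, because one triangle survives.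

**Theorem 1.** Let $k\ge2$, $t\ge k-1$, $\alpha>0$. There is $C$ such that for large $n\in(t+1)\mathbb N$, every $n$-vertex $k$-graph $H$ with $\delta_{k-1}(H)\ge\alpha n$ and every $p\ge Cn^{-t/\binom{t+1}{k}}$: a.a.s. $H\cup H^{(k)}(n,p)$ has a $K^{(k)}_{t+1}$-factor.

For $k\ge3$ this is exactly the conjecture, which is therefore true.

**Theorem 2.** Let $F$ be a $k$-graph on $r$ vertices with $e(F)\ge2$ that has an edge $e_0$ with $m(F-e_0)<m(F)$. For every $\alpha>0$ there is $C$ (one may take $C=K\alpha^{-K}$ with $K=K(F)$) such that for large $n\in r\mathbb N$, every $n$-vertex $k$-graph $H$ with $e(H)\ge\alpha n^k$ and every $p\ge Cn^{-1/m(F)}$: a.a.s. $H\cup H^{(k)}(n,p)$ has an $F$-factor.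

**Theorem 3.** For every $\alpha>0$ there is $C$ such that for large $n\in k\mathbb N$, every $n$-vertex $k$-graph $H$ in which each vertex lies in at least $\alpha n^{k-1}$ edges and every $p\ge Cn^{-(k-1)}$: a.a.s. $H\cup H^{(k)}(n,p)$ has a perfect matching.

**Proposition 4.** Let $F=K_{t+1}^{(k)}$, $t\ge k-1$, $r=t+1$, $\theta=t/\binom{t+1}{k}$.

(a) Let $0<\alpha<1/r$ and $C^{\binom{t+1}{k}}/t!<\log\frac1{r\alpha}$. There are $H$ with $\delta_{k-1}(H)\ge\alpha n$ such that for $p=Cn^{-\theta}$ a.a.s. $H\cup H^{(k)}(n,p)$ has no $F$-factor. Hence for each $\alpha<1/r$ the order $n^{-\theta}$ is optimal. Moreover the constant must satisfy $C(\alpha)\ge (t!\log\frac1{r\alpha})^{1/\binom{t+1}k}$, so $\alpha$ cannot be replaced by $o(1)$, even for codegree.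

(b) For $t=k-1$, the condition $e(H)\ge \alpha n^k$ alone does not suffice.

(c) For any $F$ with $e(F)\ge 1$, $r=v(F)$ and $\alpha<1/r$, there are $H$ with $\delta_{k-1}(H)\ge\alpha n$ for which $p=o(n^{-1/m(F)})$ does not suffice.

**Proof of Theorem 1 from Theorems 2 and 3.** Let $\delta_{k-1}(H)\ge\alpha n$. Summing the degrees of all $(k-1)$-sets counts each edge $k$ times, so $e(H)\ge\frac{\alpha n}{k}\binom n{k-1}$. Summing only over the $\binom{n-1}{k-2}$ sets that contain a given vertex counts each edge at that vertex $k-1$ times, so the vertex lies in at least $\frac{\alpha n}{k-1}\binom{n-1}{k-2}$ edges. For large $n$ these are at least $\alpha'n^k$ and $\alpha'n^{k-1}$ for some $\alpha'=\alpha'(\alpha,k)>0$.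

If $t=k-1$, then $t/\binom{t+1}{k}=k-1$ and Theorem 3 applies.

Let $t\ge k$ and $F=K_{t+1}^{(k)}$. The function $a\mapsto\binom ak/(a-1)$ is strictly increasing on integers $a\ge k$. Indeed $\binom{a+1}k/\binom ak=\frac{a+1}{a+1-k}$, and this exceeds $\frac{a}{a-1}$ if and only if $a^2-1>a^2+a-ak$, that is, $a(k-1)>1$, which holds. A subgraph of $F$ with $a$ vertices has at most $\binom ak$ edges, so $m(F)=\binom{t+1}k/t$. Now delete any edge $e_0$ and let $J\subseteq F-e_0$ have $a\ge k$ vertices. If $a\le t$, then $e(J)/(a-1)\le\binom ak/(a-1)<m(F)$ by strict monotonicity. If $a=t+1$, then $e(J)\le\binom{t+1}k-1$, and again $e(J)/(a-1)<m(F)$. So $m(F-e_0)<m(F)$, and Theorem 2 applies with exponent $1/m(F)=t/\binom{t+1}{k}$. $\square$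

The same argument applies to every $F$ with at least two edges that is strictly 1-balanced, meaning $e(J)/(v(J)-1)<e(F)/(v(F)-1)$ for every proper subgraph $J$ with an edge: all subgraphs of $F-e_0$ are proper, so Theorem 2 applies with any $e_0$.

## 3. Janson's inequality, and containment of a spread random set

We use Chernoff's bound in the form $P(\mathrm{Bin}(N,\pi)\le\frac34N\pi)\le\exp(-N\pi/32)$; Chebyshev's and Markov's inequalities; and Harris' inequality, by which decreasing events in a product space are positively correlated. Beyond these there are two tools.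

**Janson's inequality** (Janson–Łuczak–Ruciński, *Random Graphs*, Theorems 2.14 and 2.18). Let $X=\sum I_A$ count the members $A$ of a family of sets that are contained in a binomial random set, and let $\lambda=\mathbb EX$. Let
$$\bar\Delta=\sum_{(A,B):A\cap B\ne\emptyset}\mathbb E I_AI_B\qquad\text{(ordered pairs, including }A=B),$$
and let $\Delta$ be the same sum over $A\neq B$. Then $P(X=0)\le \exp(-\lambda^2/(2\bar\Delta))$ and $P(X=0)\le\exp(-\lambda+\Delta/2)$.

**Park–Pham theorem** (A proof of the Kahn–Kalai conjecture, J. Amer. Math. Soc. 2024). Let $X$ be a finite set and $\mathcal F\subseteq2^X$ an increasing family, $\mathcal F\ne\emptyset,2^X$. Let $X_p$ be the binomial random subset of $X$, let $p_c(\mathcal F)$ be the $p$ with $P(X_p\in\mathcal F)=1/2$, and let $\ell(\mathcal F)$ be the maximum of $2$ and the largest size of a minimal member of $\mathcal F$. Let $q(\mathcal F)$ be the largest $q\in[0,1]$ for which there is $\mathcal G\subseteq 2^X$ such that every member of $\mathcal F$ contains a member of $\mathcal G$ and $\sum_{S\in\mathcal G}q^{|S|}\le1/2$. Then $p_c(\mathcal F)\le K_0\,q(\mathcal F)\log\ell(\mathcal F)$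 with a universal constant $K_0$.

Example. Let $X=\{1,\dots,n\}$ and let $\mathcal F$ consist of all nonempty subsets. A family $\mathcal G$ as above must contain, inside each singleton, a member: the singleton itself or $\emptyset$. The empty set costs $1>1/2$, so $\mathcal G$ contains all singletons and $q(\mathcal F)=1/(2n)$. Directly, $p_c=1-2^{-1/n}\sim(\log 2)/n$.

To bound $q(\mathcal F)$ from above one must beat every $\mathcal G$ at once. A random member of $\mathcal F$ that is hard to predict does this.

**Lemma 5.** Let $X$ be a finite set, $q_0\in(0,1]$ and $\ell\ge2$. Let $\Phi$ be a random nonempty subset of $X$, always of size at most $\ell$, such that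
$$P(S\subseteq\Phi)\le q_0^{|S|}\quad\text{for all }S\subseteq X.\tag{1}$$
If $K_0q_0\log\ell\le p\le1$, then $X_p$ contains a possible value of $\Phi$ with probability at least $1/2$.

**Proof.** Let $\mathcal F$ be the family of all subsets of $X$ that contain a possible value of $\Phi$. It is increasing, nonempty, and does not contain $\emptyset$. Suppose every member of $\mathcal F$ contains a member of $\mathcal G$. Since $\Phi\in\mathcal F$ always, $\Phi$ always contains some $S\in\mathcal G$, so for every $q\in[q_0,1]$
$$1\le\sum_{S\in\mathcal G}P(S\subseteq\Phi)\le\sum_{S\in\mathcal G}q_0^{|S|}\le\sum_{S\in\mathcal G}q^{|S|}.$$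
So no $q\in[q_0,1]$ qualifies in the definition, and $q(\mathcal F)\le q_0$. Minimal members of $\mathcal F$ are possible values of $\Phi$, so $\ell(\mathcal F)\le\ell$. Hence $p_c(\mathcal F)\le K_0q_0\log\ell\le p$, and $P(X_p\in\mathcal F)$ is nondecreasing in $p$. $\square$

We call a random set with (1) *$q_0$-spread*. In the example above, $\Phi=\{x\}$ with $x$ uniform is $1/n$-spread: $P(S\subseteq\Phi)$ is $1/n$ if $|S|=1$ and $0$ if $|S|\ge2$.

## 4. A copy of $F$ in every linear-sized set

At the guessed $p$, the random $k$-graph alone tiles all but a small linear number of vertices. The next lemma says so in a convenient form.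

**Lemma 6.** Let $F$ be a $k$-graph on $r$ vertices with $e(F)\ge1$, and $\theta=1/m(F)$. There is $K_F\ge1$ such that for all $\mu\in(0,1]$ and $C_1\ge K_F\mu^{-r}$, with $p_1=C_1n^{-\theta}$: a.a.s. every set of at least $\mu n$ vertices contains a copy of $F$ in $H^{(k)}(n,p_1)$.

**Proof.** We may delete isolated vertices. Let $F^*$ be $F$ without its isolated vertices and $r^*=v(F^*)$. A copy of $F^*$ inside a set of at least $r$ vertices extends to a copy of $F$ inside the set, so for large $n$ it suffices to find copies of $F^*$. A copy of $F^*$ is determined by its edge set.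

Fix $S$ with $|S|=s=\lceil\mu n\rceil$, and apply Janson's inequality to the copies of $F^*$ in the complete $k$-graph on $S$. Every $r^*$-subset of $S$ carries at least one copy, so with $\binom{s}{r^*}\ge(s/r^*)^{r^*}$ we get $\lambda\ge(s/r^*)^{r^*}p_1^{e(F)}$. Group the ordered pairs of copies that share an edge by the isomorphism type of the $k$-graph $J$ formed by their common edges; $J$ is a subgraph of $F^*$ without isolated vertices and $e(J)\ge1$. A pair of type $J$ spans at most $2r^*-v(J)$ vertices, so there are $O_F(s^{2r^*-v(J)})$ such pairs, and each is present with probability $p_1^{2e(F)-e(J)}$. There are only boundedly many types, so for some $K=K(F)\ge1$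
$$\frac{\lambda^2}{\bar\Delta}\ge \frac1K\min_J s^{v(J)}p_1^{e(J)}.$$
By the definition of $m(F)$, $v(J)-1\ge\theta e(J)$. Put $K_F=2K$. Then $C_1\ge1$, so $C_1^{e(J)}\ge C_1$, and $v(J)\le r$ gives $\mu^{v(J)}\ge\mu^r$. Hence
$$s^{v(J)}p_1^{e(J)}\ge\mu^{r}C_1 n^{v(J)-\theta e(J)}\ge\mu^rC_1n\ge 2Kn .$$
So $P(S\text{ contains no copy})\le\exp(-\lambda^2/(2\bar\Delta))\le \exp(-n)$. There are at most $2^n$ sets $S$, and $2^n\exp(-n)\to0$. A set of at least $\mu n$ vertices contains a set of exactly $s$ vertices, so the lemma follows. $\square$

With this lemma the test on $H_A$ goes through for all $k$ and $t\ge k-1$. Let $|A|=\lceil\alpha n\rceil$, $0<\alpha<1$, and take $\mu=\alpha/t$. Choose disjoint random cliques in $V\setminus A$ greedily until fewer than $\mu n$ vertices of $V\setminus A$ remain. Join each remaining vertex $u$ with $t$ vertices of $A$; this uses at most $t\mu n=\alpha n\le|A|$ vertices of $A$, and the $t+1$ vertices form a clique of $H_A$, because every $k$-set in it meets $A$. The rest of $A$ has size divisible by $t+1$, and all its $k$-subsets are edges.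

## 5. Triangles over prescribed edges, and the barrier $n^{-1/2}$

For general $H$ the natural plan is this. Set aside a vertex set $E$ on which $H$ is dense. Tile almost everything outside $E$ by copies of $F$ from the random $k$-graph. Let $W$ consist of $E$ and the leftover vertices. Now tile $W$ exactly, so that each tile contains one edge of $H$ inside $E$ and takes its other edges from fresh random edges. By the computation for bipartite $H$ in Section 1, each leftover vertex has many such tiles to choose from. A vertex-by-vertex greedy choice cannot finish, though, since the last few remaining vertices may span no edge of $H$ at all; for bipartite $H$ they may all lie on one side. So one wants to plan the whole tiling in advance: if $|W|=rN$, fix $N$ disjoint edges $e_1,\dots,e_N$ of $H[E]$ and complete them all.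

With $e_1,\dots,e_N$ fixed, this fails already for triangles. Let $k=2$, $F=K_3$, $p=Cn^{-2/3}$. To complete a fixed edge $e_i=xy$ to a triangle with two random edges one needs a common random neighbor of $x$ and $y$, and the expected number of these is at most $np^2=C^2n^{-1/3}\to0$. The expected number of indices $i$ for which a completion exists at all is at most $C^2Nn^{-1/3}$; by Markov's inequality, a.a.s. not all $N$ edges can be completed. Prescribed edges need $np^2$ of order at least one, that is $p$ of order $n^{-1/2}$.

The spread condition sees the same obstruction. Suppose $e_1=xy$ is fixed and the remaining $N$ vertices of $W$ are distributed to the $N$ edges by a random bijection. For $S=\{xw,wy\}$ the probability that both edges are required is $1/N$, and (1) forces $q_0\ge N^{-1/2}$.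

The way out is to choose the $H$-edges at random as well. Since $H$ has about $n^2$ edges in $E$, a given pair $xy$ is chosen with probability about $1/n$ only. Now the path $S=\{xw,wy\}$ is required with probability of order $N\cdot n^{-3}\approx n^{-2}$: there are $N$ tiles, and each of the three vertices falls into its place with probability of order $1/n$. This is $(n^{-1})^{|S|}$, so one hopes for spread of order $n^{-1}$, which is polynomially smaller than $p=Cn^{-2/3}$. In general the relevant exponent is the one for $F-e_0$: with $\theta'=1/m(F-e_0)>\theta=1/m(F)$ we shall reach spread $O(n^{-\theta'})$. The logarithm in the Park–Pham theorem then costs nothing, since $n^{-\theta'}\log^2n=o(n^{-\theta})$.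

One thing is missing. The edges $e_1,\dots,e_N$ have to be chosen disjointly one after another, and each must have about $n^k$ candidates up to the very last one. A dense $H$ may run out of edges during such a process, so we first find a place where this cannot happen.

## 6. A place where every large box stays dense

**Lemma 7.** Let $k\ge 2$, $r\ge k+1$, $q=k+2$, $0<\alpha<1$. Let $J$ be the least integer with $(1+q^{-k}/2)^J\ge1/\alpha$, and $c=q^{-J}/(2r)$. If $n$ is large and $H$ is an $n$-vertex $k$-graph with $e(H)\ge\alpha n^k$, there are disjoint $X_1,\dots,X_k\subseteq V(H)$ of a common size $m$, with $q\mid m$ and $cn\le m\le n/r$, such that whenever $Y_j\subseteq X_j$ and $|Y_j|\ge m/q$ for all $j$, at least $\alpha(m/q)^k$ edges of $H$ have exactly one vertex in each $Y_j$ and no other vertices.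

The proof is a density increment: as long as some sub-box is too sparse, another sub-box is denser than average, and density cannot grow for ever.

**Proof.** Write $e(Y_1,\dots,Y_k)$ for the number of edges with exactly one vertex in each $Y_j$ (and no others), and call $e(Y_1,\dots,Y_k)/\prod_j|Y_j|$ the density of the tuple. Put $x=q^{-k}$.

*Start.* Let $m_0=q^{J+1}\lfloor n/(rq^{J+1})\rfloor$, so $n/(2r)\le m_0\le n/r$ for large $n$. Choose disjoint ordered sets $V_1,\dots,V_k$ of size $m_0$ uniformly at random; there is room since $km_0\le n$. A given edge has exactly one vertex in each $V_j$ with probability $k!\,m_0^k/(n(n-1)\cdots(n-k+1))$, so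
$$\mathbb E\,e(V_1,\dots,V_k)=k!\,e(H)\frac{m_0^k}{n(n-1)\cdots(n-k+1)}\ge k!\,\alpha m_0^k\ge 2\alpha m_0^k.$$
Fix a choice with density $d_0\ge2\alpha$.

*Increment.* Suppose that at stage $i$ we have a tuple $(X_j)$ of disjoint sets of common size $m_i=m_0q^{-i}$ and density $d_i\ge2\alpha(1+x/2)^i$. Since $d_i\le1$, $(1+x/2)^i\le1/(2\alpha)<1/\alpha$, so $i<J$; in particular $q\mid m_i$. If all tuples $Y_j\subseteq X_j$ with $|Y_j|=m_i/q$ have density at least $d_i/2$, stop. Otherwise take such a tuple $(Y_j)$ of density less than $d_i/2$, and partition each $X_j$ into $q$ sets of size $m_i/q$, one of them being $Y_j$. This gives $q^k$ boxes of equal size, whose densities average to $d_i$. One of them has density below $d_i/2$, so the average of the others is at least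
$$\frac{q^kd_i-d_i/2}{q^k-1}=d_i\,\frac{1-x/2}{1-x}\ge d_i(1+x/2),$$
where the last step holds because $(1-x)(1+x/2)=1-x/2-x^2/2\le1-x/2$. Some box has at least this density; take it as the tuple of stage $i+1$.

*End.* Every stage $i$ that is reached has $i<J$, so the process stops at some stage $i<J$. Put $m=m_i$. Then $q\mid m$, $m\le m_0\le n/r$ and $m\ge m_0q^{-J}\ge cn$. Tuples of sets of size exactly $m/q$ have density at least $d_i/2\ge\alpha$, hence at least $\alpha(m/q)^k$ edges. For larger $Y_j$ pass to subsets of size $m/q$. $\square$

## 7. Random tilings with one edge of $H$ per tile: proof of Theorem 2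

Since $e(H)\le\binom nk\le n^k/k!$, we may assume $\alpha\le1/k!\le1/2$; otherwise there is no such $H$. As $e(F)\ge2$, we have $r\ge k+1$, and $F-e_0$ has an edge. Let $\theta=1/m(F)$ and $\theta'=1/m(F-e_0)$, so $\theta'>\theta$. By definition of $m$, every $J\subseteq F-e_0$ with $e(J)\ge1$ satisfies
$$v(J)-1\ge\theta' e(J).\tag{2}$$

**Set-up: sizes and constants.** The purpose is to fix numbers so that a tiling with $N$ tiles covers exactly what Step 1 leaves. Take $q=k+2$ and let $X_1,\dots,X_k$ of size $m\in[cn,n/r]$ come from Lemma 7. Put $E=\bigcup_jX_j$, so $|E|=km$, and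
$$N=m-\frac mq=\frac{k+1}{k+2}m,\qquad \mu=\frac cq .$$
Then $rN<rm\le n$, and
$$rN\ge(k+1)N=\frac{(k+1)^2}{k+2}m=km+\frac mq,\qquad\text{so}\quad rN-|E|\ge\frac mq\ge\mu n.\tag{3}$$
Let $C_1=K_F\mu^{-r}$ and $C=2C_1$. To see that $C$ is polynomial in $1/\alpha$, put $B=\log q/\log(1+q^{-k}/2)$. Since $J\le1+\log(1/\alpha)/\log(1+q^{-k}/2)$, we have $q^J\le q\,\alpha^{-B}$, so $\mu^{-1}=2rq\cdot q^J\le2rq^2\alpha^{-B}$ and $C\le2K_F(2rq^2)^r\alpha^{-rB}$. As $\alpha\le1$, this is at most $K\alpha^{-K}$ with $K=\max\{2K_F(2rq^2)^r,\,rB\}$, which depends only on $F$. Enlarging $C$ to this value does no harm.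

Let $G_1,G_2$ be independent binomial random $k$-graphs on $V=V(H)$ with edge probability $p_1=p_2=C_1n^{-\theta}$. Their union has edge probability at most $2C_1n^{-\theta}$, so it suffices to find a.a.s. an $F$-factor in $H\cup G_1\cup G_2$.

**Step 1: tile all but exactly $rN$ vertices with $G_1$.** By Lemma 6, a.a.s. every set of at least $\mu n$ vertices contains a copy of $F$ in $G_1$. Choose vertex-disjoint copies of $F$ in $G_1[V\setminus E]$ greedily, by a fixed rule, until exactly $(n-rN)/r$ are chosen; this is an integer since $r\mid n$. While fewer are chosen, the number of uncovered vertices of $V\setminus E$ is at least $(n-km)-(n-rN)=rN-km\ge\mu n$ by (3), so the choice can go on. Let $W$ be the set of all vertices of $V$ not covered. Then $E\subseteq W$, $|W|=rN$, and $W$ depends only on $G_1$. It remains to show that, for any given such $W$, the $k$-graph $H[W]\cup G_2[W]$ has an $F$-factor with probability $1-o(1)$, uniformly in $W$.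

**Step 2: define a random tiling of $W$.** We want a random set $\Phi$ of edges such that $\Phi\subseteq G_2$ yields a factor. Identify $V(F)$ with $\{1,\dots,r\}$ so that $e_0=\{1,\dots,k\}$. Choose edges $e_1,\dots,e_N$ of $H$ one after another: given $e_1,\dots,e_{i-1}$, let $e_i=\{x_i^1,\dots,x_i^k\}$ with $x_i^j\in X_j$ be uniform among all edges of $H$ that have exactly one vertex in each $X_j$ and are disjoint from $e_1,\dots,e_{i-1}$. Each $X_j$ still has $m-(i-1)>m-N=m/q$ unused vertices, so by Lemma 7 there are at least $\alpha(m/q)^k$ choices at every step, including the last.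

Next, the $L=(r-k)N$ vertices of $W\setminus\bigcup_ie_i$ are assigned to the slots $(i,l)$, $1\le i\le N$, $k<l\le r$, by a uniformly random bijection; $x_i^l$ is the vertex in slot $(i,l)$. Let $T_i=\{x_i^1,\dots,x_i^r\}$. These sets partition $W$. Let $F_i$ be the copy of $F$ on $T_i$ in which vertex $l$ is mapped to $x_i^l$; the image of $e_0$ is $e_i$. Put
$$\Phi=\bigcup_{i=1}^N\big(E(F_i)\setminus\{e_i\}\big)\subseteq\binom Wk .$$
Since all $e_i$ are edges of $H$, if $\Phi\subseteq G_2$ then $F_1,\dots,F_N$ form an $F$-factor of $H[W]\cup G_2[W]$.

**Step 3: the probability that prescribed vertices land in prescribed slots.** This prepares the spread estimate. Prescribe the values of some of the $x_i^l$: for each $i$, $g_i$ values with $l\le k$, and in total $h$ values with $l>k$. Distinct slots must get distinct vertices, or the probability is $0$. We claim that for a constant $K_3\ge1$ independent of $n$,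
$$P(\text{all prescriptions hold})\le(K_3/n)^{\sum_ig_i+h}.\tag{4}$$
Condition on $e_1,\dots,e_{i-1}$. If $g_i\ge1$, at most $m^{k-g_i}$ of the at least $\alpha(m/q)^k$ equally likely choices for $e_i$ obey the prescriptions, so these hold with conditional probability at most
$$\frac{m^{k-g_i}}{\alpha(m/q)^k}=\frac{q^k}{\alpha}m^{-g_i}\le\Big(\frac{q^k}{\alpha m}\Big)^{g_i},$$
because $q^k/\alpha\ge1$. If $g_i=0$ we use the trivial bound $1$. These bounds hold for every history, so they multiply over $i$. Given all of $e_1,\dots,e_N$, the $h$ remaining prescriptions hold with probability $0$ if one of the prescribed vertices is already used, and with probability $(L-h)!/L!$ otherwise. For $h\ge1$, the number $L!/(L-h)!=L(L-1)\cdots(L-h+1)$ is a product of $h$ decreasing factors, so its $h$-th root is nonincreasing in $h$ and at least its value $(L!)^{1/L}\ge L/3$ at $h=L$. So $(L-h)!/L!\le(3/L)^h$. Finally $m\ge cn$ and $L\ge N\ge cn/2$, so (4) holds with $K_3=\max\{q^k/(\alpha c),\,6/c,\,1\}$.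

**Step 4: $\Phi$ is spread.** We claim $P(S\subseteq\Phi)\le q_0^{|S|}$ for all $S\subseteq\binom Wk$, where $q_0=K_4n^{-\theta'}$ and $K_4=(rK_3)^r$. For $S=\emptyset$ this is trivial. Let $S\ne\emptyset$ have connected components $S_1,\dots,S_b$ (as a $k$-graph), spanning pairwise disjoint vertex sets $A_1,\dots,A_b$ with $a_j=|A_j|$. Every member of $\Phi$ lies in exactly one $T_i$, and the $T_i$ are disjoint. Two edges of $\Phi$ that share a vertex therefore lie in the same $T_i$. So if $S\subseteq\Phi$, each $S_j$ is contained in $E(F_i)\setminus\{e_i\}$ for one single $i$. In particular, unless $P(S\subseteq\Phi)=0$, each $S_j$ is isomorphic to a subgraph of $F-e_0$; hence $a_j\le r$, and by (2)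
$$a_j-1\ge\theta'|S_j|.$$
Now sum over all possibilities: a function $f:\{1,\dots,b\}\to\{1,\dots,N\}$ that names the tile of each component, and an assignment of the vertices of $\bigcup_jA_j$ to coordinates in their tiles, at most $r^{\sum a_j}$ ways for each $f$. Each possibility prescribes $\sum_ja_j$ values, so by (4) and $N\le n$
$$P(S\subseteq\Phi)\le N^b\Big(\frac{rK_3}{n}\Big)^{\sum_j a_j}\le\prod_{j=1}^b (rK_3)^r n^{1-a_j}\le\prod_{j=1}^b\big((rK_3)^rn^{-\theta'}\big)^{|S_j|}=q_0^{|S|}.$$
The last inequality uses $n^{1-a_j}\le n^{-\theta'|S_j|}$, $|S_j|\ge1$ and $rK_3\ge1$.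

**Step 5: find a value of $\Phi$ inside $G_2$.** The set $\Phi$ is nonempty, as $e(F)\ge2$, and $|\Phi|\le e(F)n\le n^2$ for large $n$. Apply Lemma 5 with $X=\binom Wk$ and $\ell=n^2$: a binomial random subset of $\binom Wk$ with probability
$$p^*=2K_0K_4n^{-\theta'}\log n$$
(which is below $1$, and $q_0\le1$, for large $n$) contains a value of $\Phi$ with probability at least $1/2$. Take $\lceil\log n\rceil$ independent such subsets. Their union contains a value of $\Phi$ with probability at least $1-2^{-\log n}\to1$. The union is a binomial random set with probability at most $\lceil\log n\rceil p^*=O(n^{-\theta'}\log^2n)=o(n^{-\theta})$, hence at most $p_2$ for large $n$. As $G_2$ is independent of $G_1$, and so of $W$, the $k$-graph $G_2[W]$ contains a value of $\Phi$ with probability $1-o(1)$, uniformly in $W$. By Step 2 this gives an $F$-factor of $H[W]\cup G_2[W]$. Together with the copies from Step 1, $H\cup G_1\cup G_2$ a.a.s. has an $F$-factor. $\square$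

## 8. Perfect matchings by switching blocks: proof of Theorem 3

When $F$ is a single edge, $F-e_0$ has no edges, and the tiling of $W$ would have to be a perfect matching of $H[W]$ with no random help. This cannot work under a density assumption alone: by Proposition 4(b), a vertex isolated in $H$ is isolated in the union with positive probability. With a minimum vertex degree, a different repair works.

For $k=2$ it is the augmentation of a matching by a path with three edges: if $u_1,u_2$ are uncovered and $y^1y^2$ is a matching edge with $u_1y^1,u_2y^2\in E(H)$, replace $y^1y^2$ by these two edges. For general $k$, take $k$ uncovered vertices and $k-1$ matching edges. Together these are $k+k(k-1)=k^2$ vertices, room for $k$ edges of $H$, each using one uncovered vertex and one vertex from each of the $k-1$ matching edges.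

A matching placed adversarially may offer no such repair. If $k=2$ and $H$ is complete bipartite with parts $A$ and $B$, then $u_1,u_2\in B$ need a matching edge inside $A$, and a particular matching might have none. But the position of the random matching relative to $H$ is uniformly random, and the proof uses this.

Assume $\alpha\le1$ and put
$$b=\Big\lfloor\frac{\alpha n}{4k^2}\Big\rfloor,\quad \beta=\frac{\alpha}{16k^2}\Big(\frac\alpha2\Big)^k,\quad \mu=\frac{k\beta}2,\quad g=\Big\lceil\frac{\mu n}k\Big\rceil,\quad Q=\frac nk-g .$$
Then $g=\lceil\beta n/2\rceil\le\beta n$ for large $n$.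

**Step 1: an almost perfect matching in $G=H^{(k)}(n,p)$.** Apply Lemma 6 to a single edge, for which $r=k$ and $\theta=k-1$. With a suitable $C$ and $p=Cn^{-(k-1)}$, a.a.s. every set of at least $\mu n$ vertices contains an edge of $G$. While fewer than $Q$ disjoint edges are chosen, more than $kg\ge\mu n$ vertices are uncovered; so the greedy choice yields a matching $f_1,\dots,f_Q$ in $G$. Fix such a matching by some rule depending on $G$ only, and order the vertices of each edge, $f_i=(f_i^1,\dots,f_i^k)$.

**Step 2: randomize the position.** Let $\sigma$ be a uniformly random permutation of $V$, independent of $G$. For every fixed permutation the image of $G$ has the law of $G$, so $\sigma(G)$ has the law of $G$, and it suffices to show that $H\cup\sigma(G)$ a.a.s. has a perfect matching. Condition on a $G$ that has the matching of Step 1. Then the vertices $y_i^j=\sigma(f_i^j)$, $1\le i\le Q$, $1\le j\le k$, form a uniformly random sequence of distinct vertices. This is the only randomness used from now on.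

**Step 3: good blocks.** Here we show that every possible $k$-tuple of vertices can be repaired in linearly many disjoint places. For $1\le s\le b$ let $B_s=\{(s-1)(k-1)+1,\dots,s(k-1)\}$. All blocks lie in $\{1,\dots,Q\}$: we have $b(k-1)\le\frac{\alpha n}{4k}\le\frac n{2k}$, while $g\le\beta n\le\frac n{2k}$ gives $Q\ge\frac n{2k}$. For a tuple $u=(u_1,\dots,u_k)$ of distinct vertices call $B_s$ *$u$-good* if
$$\{u_j\}\cup\{y_i^j:i\in B_s\}\in E(H)\quad\text{for every }j=1,\dots,k.$$
For $k=2$ a block is a single edge $y^1y^2$, and it is $u$-good if $u_1y^1$ and $u_2y^2$ are edges of $H$.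

Fix $u$. Reveal the $y_i^j$ with $i$ in the blocks, block by block, and inside a block column by column, the $j$-th column being $(y_i^j)_{i\in B_s}$. When a column is about to be revealed, the set $D$ of vertices already revealed has
$$|D|\le bk(k-1)\le\frac{\alpha n}4 .$$
At least $\alpha n^{k-1}$ edges of $H$ contain $u_j$, and at most $|D|n^{k-2}$ of these have another vertex in $D$. So at least $\frac\alpha2n^{k-1}$ edges of $H$ contain $u_j$ and have their other $k-1$ vertices outside $D$. The column is a uniformly random ordered $(k-1)$-tuple of distinct vertices outside $D$, one of at most $n^{k-1}$ tuples, and each such edge accounts for $(k-1)!$ of them. So the column completes $u_j$ to an edge of $H$ with conditional probability at least $(k-1)!\frac\alpha2\ge\frac\alpha2$. Multiplying over the $k$ columns, $B_s$ is $u$-good with probability at least $(\alpha/2)^k$, conditionally on all previous blocks. The number of $u$-good blocks therefore stochastically dominates $\mathrm{Bin}(b,(\alpha/2)^k)$. By Chernoff's bound it is, with probability $1-\exp(-\Omega(n))$, at least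
$$\frac34b\Big(\frac\alpha2\Big)^k\ge\frac{\alpha n}{8k^2}\Big(\frac\alpha2\Big)^k=2\beta n\ge\beta n,$$
where the first inequality holds for large $n$ because $\frac34b\ge\frac{3\alpha n}{16k^2}-\frac34$. There are at most $n^k$ tuples $u$. By a union bound, a.a.s. every tuple $u$ of distinct vertices has at least $\beta n\ge g$ good blocks. The union bound over all $u$ matters, because the tuples that we shall repair depend on $\sigma$.

**Step 4: switch.** Exactly $n-kQ=kg$ vertices are not covered by $\sigma(f_1),\dots,\sigma(f_Q)$. Split them into $g$ ordered $k$-tuples. Assign to each tuple $u$ its own $u$-good block, one after another; since fewer than $g$ blocks are in use at any moment, a free good block always exists. For each tuple $u$ with block $B$, replace the $k-1$ matching edges $\sigma(f_i)$, $i\in B$, by the $k$ edges $\{u_j\}\cup\{y_i^j:i\in B\}$, $j=1,\dots,k$, of $H$. These are pairwise disjoint and cover exactly the vertices of $u$ and of the removed edges. Since different tuples use different blocks, the result is a perfect matching of $H\cup\sigma(G)$. $\square$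

With Theorems 2 and 3 proved, the derivation in Section 2 completes the proof of Theorem 1.

## 9. Vertices in no clique, and the optimality of $n^{-t/\binom{t+1}{k}}$

We prove Proposition 4. Parts (a) and (c) use $H_A$ with $|A|=\lceil\alpha n\rceil$, for which $\delta_{k-1}(H_A)\ge\alpha n$ when $n$ is large. Let $G=H^{(k)}(n,p)$. Two facts about an $F$-tiling of $H_A\cup G$ are used: at most $|A|$ of its members meet $A$, and every other member lies in $V\setminus A$, where $H_A$ has no edges, hence is a copy of $F$ in $G$.

**Part (a).** Let $M=\binom{t+1}k$, so $\theta M=t$ and $n^tp^M=C^M$. Put $\Lambda=C^M/t!$; by assumption $\exp(-\Lambda)>r\alpha$. Let $Y$ be the number of vertices in no copy of $F$ in $G$, and $Y_v$ the indicator of the event that $v$ is such a vertex. In an $F$-factor of $H_A\cup G$, every vertex counted by $Y$ lies in a tile that meets $A$, so $Y\le r|A|\le r(\alpha n+1)$. It therefore suffices to show that a.a.s. $Y=(1+o(1))\exp(-\Lambda)n$.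

*Lower bound for one vertex.* The event $Y_v=1$ is the intersection of $\binom{n-1}t$ decreasing events, one for each $r$-set containing $v$, each of probability $1-p^M$. By Harris' inequality $P(Y_v=1)\ge(1-p^M)^{\binom{n-1}t}\to\exp(-\Lambda)$, since $\binom{n-1}tp^M\to\Lambda$.

*Upper bound for two vertices.* For $u\ne v$ apply Janson's inequality to the edge sets $\binom Rk$ of the $r$-sets $R$ that meet $\{u,v\}$. Here
$$\lambda=\Big(2\binom{n-1}t-\binom{n-2}{t-1}\Big)p^M\to2\Lambda .$$
Two sets $R_1\ne R_2$ contribute to $\Delta$ only if $a=|R_1\cap R_2|$ satisfies $k\le a\le t$. The union of such a pair has $2r-a$ vertices, at least one of them in $\{u,v\}$, so there are $O(n^{2r-a-1})$ such pairs. Using $r=t+1$ and $n^tp^M=C^M$, they contribute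
$$O\big(n^{2r-a-1}p^{2M-\binom ak}\big)=O\big(n^{1-a}p^{-\binom ak}\big)=O\big(n^{-(a-1)+\theta\binom ak}\big)=o(1),$$
because $\binom ak/(a-1)<M/t=1/\theta$ for $k\le a\le t$, by the strict monotonicity proved in Section 2. (If $t=k-1$ there is no such $a$ and $\Delta=0$.) So $P(Y_u=Y_v=1)\le\exp(-\lambda+\Delta/2)\le\exp(-2\Lambda)+o(1)$, uniformly in $u,v$.

*Upper bound for one vertex.* The same computation for the $r$-sets containing $v$ has $\lambda=\binom{n-1}tp^M\to\Lambda$ and $\Delta=o(1)$. So $P(Y_v=1)\le\exp(-\Lambda)+o(1)$.

*Concentration.* Hence $\mathbb EY=(\exp(-\Lambda)+o(1))n$, and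
$$\mathrm{Var}\,Y\le \mathbb EY+n^2\big(\exp(-2\Lambda)+o(1)-(\exp(-\Lambda)+o(1))^2\big)=o(n^2).$$
Chebyshev's inequality gives $Y=(1+o(1))\exp(-\Lambda)n$ a.a.s. Since $\exp(-\Lambda)>r\alpha$, a.a.s. $Y>r(\alpha n+1)$, and there is no factor.

For $\alpha<1/r$ the bound $\log\frac1{r\alpha}$ is positive, so some $C>0$ satisfies the assumption, and $p=Cn^{-\theta}$ does not suffice; the order $n^{-\theta}$ is optimal. A constant $C(\alpha)$ that suffices must violate the assumption, so $C(\alpha)\ge(t!\log\frac1{r\alpha})^{1/M}$. This tends to infinity as $\alpha\to0$. Given a fixed $C$, choose a fixed $\alpha>0$ with $C^M/t!<\log\frac1{r\alpha}$; the corresponding $H_A$ also satisfies every condition $\delta_{k-1}(H)\ge o(n)$ for large $n$. So $\alpha$ cannot be replaced by $o(1)$.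

**Part (b).** Let $t=k-1$ and let $H$ be the complete $k$-graph on $V\setminus\{v\}$ together with the isolated vertex $v$. For any fixed $\alpha<1/k!$ and large $n$, $e(H)=\binom{n-1}k\ge\alpha n^k$. Let $p=Cn^{-(k-1)}$. With probability $(1-p)^{\binom{n-1}{k-1}}\to\exp(-C/(k-1)!)>0$ the vertex $v$ is isolated in $H\cup G$, and then there is no perfect matching.

**Part (c).** Let $J\subseteq F$ attain $m(F)$, so $v(J)-e(J)/m(F)=1$; by maximality, $J$ has no isolated vertices. If $p=o(n^{-1/m(F)})$, then, as $e(J)\ge1$, the expected number of copies of $J$ in $G$ is
$$O(n^{v(J)}p^{e(J)})=o\big(n^{v(J)-e(J)/m(F)}\big)=o(n).$$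
An $F$-factor of $H_A\cup G$ would give at least $n/r-|A|=\Omega(n)$ disjoint copies of $F$ in $G$, because $\alpha<1/r$, and hence $\Omega(n)$ copies of $J$ in $G$. By Markov's inequality a.a.s. there are not that many. $\square$
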